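\title{Regular multipartite tournaments with at least six parts are $4$-arc-pancyclic}

\begin{abstract}
We prove that in a regular $c$-partite tournament with $c\ge 6$ every arc lies on a directed cycle of every length from $4$ to the number of vertices. The proof deletes a few vertices, takes a Hamiltonian cycle of what remains, and joins a segment of that cycle to the given arc by a counting argument. We also determine when the arc lies on a $3$-cycle, and we show that the length $4$ cannot be replaced by $3$ when the partite sets have even size.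
\end{abstract}

\section{Introduction}\label{sec:intro}

A \emph{$c$-partite tournament} is an orientation of a complete $c$-partite graph: the vertex set is split into $c$ \emph{partite sets}, two vertices in the same partite set are nonadjacent, and two vertices in different partite sets are joined by exactly one arc. A digraph is \emph{$r$-regular} if every vertex has in-degree and out-degree $r$. In an $r$-regular $c$-partite tournament on $n$ vertices, a vertex is adjacent to the $2r$ vertices outside its own partite set, so every partite set has the same size $\alpha=n-2r$, and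
\[
n=c\alpha=2r+\alpha,\qquad r=\frac{(c-1)\alpha}{2}.
\]
Paths and cycles are always directed. An arc of a digraph $D$ is \emph{$k$-pancyclic} if it lies on a cycle of length $\ell$ for every $\ell$ with $k\le\ell\le|V(D)|$, and $D$ is \emph{$k$-arc-pancyclic} if all its arcs are $k$-pancyclic.

Which cycle lengths pass through a given arc of a regular multipartite tournament? For $\alpha=1$ we have an ordinary regular tournament, and for $c\ge7$ a short argument (Proposition~\ref{prop:tournament}) gives every length from $3$ to $n$. With few partite sets the picture is different. For $c=2$ all cycles are even. For $c=3$, direct all arcs from $V_1$ to $V_2$, from $V_2$ to $V_3$ and from $V_3$ to $V_1$; this is regular, and all cycle lengths are divisible by $3$. For $c=5$ there is, by Zhou and Zhang, a regular $5$-partite tournament with an arc on no $4$-cycle. A vertex is nonadjacent to less than a fraction $1/c$ of the vertices, so for larger $c$ one expects the behavior of tournaments to take over, and indeed Zhou and Zhang showed that for $c\ge6$ every arc lies on a cycle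 of each length from $4$ to $c$. The problem posed in \cite{Xia} is whether the upper end $c$ can be raised to $n=c\alpha$, that is, whether every regular $c$-partite tournament with $c\ge6$ is $4$-arc-pancyclic. We show that it is. The proof does not use the result on the lengths $4,\dots,c$.

\begin{theorem}\label{thm:main}
Let $c\ge6$ and let $T$ be an $r$-regular $c$-partite tournament with partite sets of size $\alpha$. Then every arc of $T$ lies on a cycle of every length $\ell$ with $4\le\ell\le c\alpha$.
\end{theorem}

The only length left open by the theorem is $3$. Write $N^+(v)$ and $N^-(v)$ for the sets of out- and in-neighbors of $v$, and $V(v)$ for the partite set that contains $v$.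

\begin{corollary}\label{cor:strong}
Let $c\ge6$. For every arc $xy$ of a regular $c$-partite tournament with partite sets of size $\alpha$, the set of lengths of cycles through $xy$ is $\{4,\dots,c\alpha\}$ or $\{3,\dots,c\alpha\}$. The latter holds if and only if $N^+(y)\cap N^-(x)\ne\emptyset$, and it always holds unless there are both a vertex $y'\in V(y)$ with an arc $y'x$ and a vertex $x'\in V(x)$ with an arc $yx'$. In particular, every arc lies on a Hamiltonian cycle.
\end{corollary}

\begin{proposition}\label{prop:sharp}
For every $c\ge6$ and every even $\alpha$ there is a regular $c$-partite tournament with partite sets of size $\alpha$ that has an arc on no $3$-cycle.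
\end{proposition}

So the number $4$ in Theorem~\ref{thm:main} is best possible, and the bound $c\ge6$ is best possible by the $5$-partite example above. Section~\ref{sec:three} deals with $3$-cycles. Section~\ref{sec:rotate} introduces the basic counting device, settles $\alpha=1$ with it, and explains the plan for $\alpha\ge2$.

\section{Notation and cycles of length three}\label{sec:three}

Throughout, $T$ is an $r$-regular $c$-partite tournament with $c\ge6$, vertex set $V$, partite sets $V_1,\dots,V_c$ of size $\alpha$, and $n=|V|$. We write $u\to v$, and say that $u$ \emph{dominates} $v$, if $uv$ is an arc; $P\to Q$ means that every vertex of $P$ dominates every vertex of $Q$. There are no $2$-cycles, so $u\to v$ excludes $v\to u$. For $U\subseteq V$, $T[U]$ is the induced subdigraph, and $T-M=T[V\setminus M]$. For a vertex $v$ on a given cycle, $v^+$ and $v^-$ are its successor and predecessor. The number of arcs from $P$ to $Q$ is $e(P,Q)$.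

We fix an arc $x\to y$ and put
\[
A=N^+(y),\qquad B=N^-(x).
\]
Then $|A|=|B|=r$, neither $x$ nor $y$ lies in $A\cup B$, and $A\cap V(y)=B\cap V(x)=\emptyset$. A cycle of length $\ell$ through $xy$ is the same as a path from $y$ to $x$ on $\ell\ge3$ vertices. Such a path leaves $y$ through $A$ and reaches $x$ through $B$. In particular, the $3$-cycles through $xy$ correspond to the vertices of $A\cap B$.

\begin{proof}[Proof of Corollary~\ref{cor:strong} from Theorem~\ref{thm:main}]
Cycles have length between $3$ and $n$, so the first two assertions follow from the theorem and the last remark. If no vertex of $V(y)$ dominates $x$, then $A$ and $B$ are $r$-element subsets of $V\setminus(V(y)\cup\{x\})$, which has $n-\alpha-1=2r-1$ elements, so they meet. If $y$ dominates no vertex of $V(x)$, the same holds with $V\setminus(V(x)\cup\{y\})$.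
\end{proof}

To keep $A$ and $B$ disjoint, one must therefore let $A$ use part of $V(x)$ and $B$ use part of $V(y)$. The following construction does this.

\begin{proof}[Proof of Proposition~\ref{prop:sharp}]
Split $V_1=X\cup X'$ and $V_2=Y\cup Y'$ into halves of size $\alpha/2$, and split $V_3\cup\dots\cup V_c=P\cup P'$ into halves of size $(c-2)\alpha/2$. Let
\[
X\to Y\to X'\to Y'\to X,\qquad X\cup Y\to P\to X'\cup Y'\to P'\to X\cup Y .
\]
In the complete multipartite graph on $V_3,\dots,V_c$ all degrees equal the even number $(c-3)\alpha$; orient its edges along a closed Euler trail, so that every vertex gets in- and out-degree $(c-3)\alpha/2$ there. A vertex of $V_1\cup V_2$ has in- and out-degree $\frac\alpha2+\frac{(c-2)\alpha}2=r$. A vertex of $P\cup P'$ has $\alpha$ in-neighbors and $\alpha$ out-neighbors in $V_1\cup V_2$, hence in- and out-degree $\alpha+\frac{(c-3)\alpha}{2}=r$. For $x\in X$ and $y\in Y$ the sets $N^+(y)=X'\cup P$ and $N^-(x)=Y'\cup P'$ are disjoint, so $xy$ lies on no $3$-cycle.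
\end{proof}

\section{Rotating along a Hamiltonian cycle}\label{sec:rotate}

Suppose that we have a long cycle avoiding $x$ and $y$. A segment of $k$ consecutive vertices of it that starts in $A$ and ends in $B$ gives a cycle of length $k+2$ through $xy$. If $A$ and $B$ together occupy more places on the cycle than it has vertices, such a segment exists for every $k$. It is useful to allow a short path out of $y$ and a short path into $x$ before we enter and after we leave the cycle.

\begin{lemma}[Rotation]\label{lem:rot}
Let $P_y$ be a path from $y$ to $q$ and $P_x$ a path from $p$ to $x$, disjoint from each other (possibly $q=y$ or $p=x$). Let $R=V(P_x)\cup V(P_y)$ and $U\subseteq V\setminus R$. If $T[U]$ is Hamiltonian and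
\[
|N^+(q)\cap U|+|N^-(p)\cap U|>|U|,
\]
then $xy$ lies on a cycle of length $|R|+k$ for every $k$ with $1\le k\le|U|$.
\end{lemma}

\begin{proof}
Let $h_0h_1\cdots h_{|U|-1}h_0$ be a Hamiltonian cycle of $T[U]$, with indices modulo $|U|$. The index sets $\{i:h_i\in N^+(q)\}$ and $\{i:h_{i+k-1}\in N^-(p)\}$ have $|N^+(q)\cap U|$ and $|N^-(p)\cap U|$ elements, so they share some $i$. Then $P_y\,h_i\cdots h_{i+k-1}\,P_x$ is a path from $y$ to $x$ on $|R|+k$ vertices.
\end{proof}

\begin{example}\label{ex:seven}
Let $T$ be the tournament on $\mathbb Z_7$ with $i\to i+1,\,i+2,\,i+4$, and let $x=0$, $y=1$. Then $A=\{2,3,5\}$ and $B=\{3,5,6\}$. The set $U=\{2,\dots,6\}$ carries the cycle $h_0\cdots h_4=2,4,6,3,5$, on which $A$ occupies the positions $0,3,4$ and $B$ the positions $2,3,4$. Three positions and any rotation of three positions meet in $\mathbb Z_5$. For $k=1,\dots,5$ we can take $i=3,3,0,0,0$, which gives the paths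
\[
1,3,0;\qquad 1,3,5,0;\qquad 1,2,4,6,0;\qquad 1,2,4,6,3,0;\qquad 1,2,4,6,3,5,0 .
\]
\end{example}

The example generalizes to all regular tournaments in our range. A digraph is \emph{strong} if it has a path from every vertex to every other vertex, and Camion's theorem says that a strong tournament on at least three vertices is Hamiltonian.

\begin{proposition}\label{prop:tournament}
If $\alpha=1$, then $xy$ lies on a cycle of every length $3,\dots,n$.
\end{proposition}

\begin{proof}
Here $n=c$ and $r=(c-1)/2$, so $c$ is odd and $c\ge7$. Let $U=V\setminus\{x,y\}$. Suppose that $T[U]$ is not strong. Take a vertex from which not all of $U$ can be reached in $T[U]$, let $Q$ be the set of vertices that can be reached from it, and let $P=U\setminus Q$. Then $P$ and $Q$ are nonempty and $P\to Q$. Since $|P|+|Q|=c-2$ is odd, one of them has at most $(c-3)/2$ vertices. If it is $P$, take a vertex of $P$ with at most $(|P|-1)/2$ in-neighbors in $P$. Its other in-neighbors are among $x,y$, so $\frac{c-1}2\le\frac{|P|-1}2+2$ and $|P|\ge c-4>\frac{c-3}2$, where the last step uses $c>5$.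 This is a contradiction. If it is $Q$, the same count with out-neighbors applies. So $T[U]$ is strong, hence Hamiltonian. As $A,B\subseteq U$ and $|A|+|B|=c-1>c-2=|U|$, Lemma~\ref{lem:rot} with $q=y$ and $p=x$ gives the lengths $3,\dots,c$.
\end{proof}

\emph{From now on $\alpha\ge2$.} The two hypotheses of Lemma~\ref{lem:rot} then pull in opposite directions. Each neighborhood has $r$ vertices, so the inequality forces $|U|\le 2r-1=n-\alpha-1$: at least $\alpha+1$ vertices must be deleted, and if exactly $\alpha+1$ are deleted, both $N^+(q)$ and $N^-(p)$ must lie entirely inside $U$. On the other hand, $T[U]$ has to be Hamiltonian, which limits the number of deleted vertices. Section~\ref{sec:ham} shows that any $\alpha+1$ vertices may be deleted when $c\ge7$, and that for $c=6$ this is the borderline case. Since the lemma produces no length beyond $|R|+2r-1$, it is suited to lengths up to about $2r$; Section~\ref{sec:short} reaches $2r+2=n-\alpha+2$. The remaining lengths $n-\alpha+3,\dots,n$ need a second device, which is developed in Section~\ref{sec:two} and applied in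 Section~\ref{sec:long}.

\section{Hamiltonian cycles after deleting few vertices}\label{sec:ham}

A \emph{cycle factor} of a digraph $D$ is a collection of disjoint cycles covering all vertices. It is the same as a permutation $\pi$ of $V(D)$ with $v\to\pi(v)$ for all $v$, that is, a perfect matching in the bipartite graph on two copies of $V(D)$ whose edges are the arcs of $D$. By Hall's theorem, $D$ has a cycle factor if and only if $|N_D^+(S)|\ge|S|$ for all $S\subseteq V(D)$, where $N_D^+(S)$ is the set of vertices dominated by some vertex of $S$.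

For tournaments, strong connectivity merges the cycles of a factor into one. The substitute for multipartite tournaments is the following theorem. A \emph{semicomplete multipartite digraph} is obtained from a complete multipartite graph by replacing each edge by an arc or by a pair of opposite arcs; every $T[U]$ is one.

\begin{theorem}[Yeo \cite{Yeo97}]\label{thm:yeo}
Let $D$ be a semicomplete multipartite digraph with a cycle factor but no Hamiltonian cycle. Then there are a partite set $V^*$ of $D$ and a cycle factor $C_1,\dots,C_t$ $(t\ge2)$ such that for every arc $uv$ with $u\in V(C_j)$, $j\ge2$, and $v\in V(C_1)$, both $u^+$ and $v^-$ belong to $V^*$.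
\end{theorem}

Thus both obstructions to a Hamiltonian cycle of $T-M$, the lack of a cycle factor and the impossibility of merging one, produce two large sets $S$ and $K$ with no arcs or few arcs from $S$ to $K$. Regularity makes this expensive. In a regular digraph every set $W$ satisfies
\begin{equation}\label{eq:balance}
e(W,V\setminus W)=e(V\setminus W,W),
\end{equation}
because the out-degrees and the in-degrees of the vertices of $W$ have the same sum and the arcs inside $W$ contribute equally to both sums. The many arcs from $K$ into $S$ must therefore be compensated by arcs from $S$ into the rest $L$, and by arcs from $L$ into $K$. Roughly, $|K|$ and $|S|$ cannot exceed $|L|$, so that $n$ is at most $3|L|$ plus a small multiple of $\alpha$. The next lemma makes this exact. The independent set $I$ in it is needed for the Hall obstruction.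

\begin{lemma}[Cut inequality]\label{lem:cut}
Let $V=S\sqcup K\sqcup I\sqcup L$ with $S,K\ne\emptyset$ and $I\subseteq V_1$ (possibly $I=\emptyset$). Suppose that there is no arc from $S$ to $I$ and no arc from $I$ to $K$. Put $i=|I|$, $f=e(S,K)$, $w=|S|+|K|$, $w_h=|(S\cup K)\cap V_h|$, $t_h=|L\cap V_h|$ and
\[
\theta=\frac{2e(L,S)}{|S|}+\frac{2e(K,L)}{|K|}.
\]
Then
\begin{equation}\label{eq:cut}
n+i-3|L|+\theta+\frac1w\sum_h w_ht_h\ \le\ \alpha+\frac{i(\alpha-i)}{w}+2f\Bigl(\frac1{|S|}+\frac1{|K|}\Bigr).
\end{equation}
\end{lemma}

\begin{proof}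
For disjoint $P,Q$ let $\operatorname{adj}(P,Q)=e(P,Q)+e(Q,P)=|P||Q|-\sum_h|P\cap V_h|\,|Q\cap V_h|$ be the number of adjacent pairs. Put $s=|S|$, $\kappa=|K|$, $\tau=|L|$, $s_h=|S\cap V_h|$, $\kappa_h=|K\cap V_h|$.

The number of arcs leaving $S$ is $e(S,L)+f$, and the number entering $S$ is $e(L,S)+\operatorname{adj}(S,K\cup I)-f$. By \eqref{eq:balance} these agree. Adding $e(L,S)-f$ to both sides gives the first identity below. The second comes in the same way from the $e(L,K)+f$ arcs entering $K$ and the $e(K,L)+\operatorname{adj}(K,S\cup I)-f$ arcs leaving it: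
\begin{align*}
\operatorname{adj}(S,L)&=\operatorname{adj}(S,K\cup I)+2e(L,S)-2f,\\
\operatorname{adj}(K,L)&=\operatorname{adj}(K,S\cup I)+2e(K,L)-2f.
\end{align*}
Since $|(K\cup I)\cap V_h|=\alpha-s_h-t_h$, we have
\[
\operatorname{adj}(S,K\cup I)=s(\kappa+i)-\alpha s+\sum_h s_h^2+\sum_h s_ht_h,\qquad \operatorname{adj}(S,L)=s\tau-\sum_h s_ht_h .
\]
Substituting into the first identity and dividing by $s$,
\[
\kappa+i-\tau+\frac{2e(L,S)}s=\alpha-\sum_h\frac{s_h^2}s-2\sum_h t_h\frac{s_h}s+\frac{2f}s .
\]
The second identity gives the same equation with $s,s_h$ and $\kappa,\kappa_h$ interchanged and $e(K,L)$ in place of $e(L,S)$. We add the two and use $w+2i-2\tau=n+i-3\tau$: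
\[
n+i-3\tau+\theta=2\alpha-\sum_h\Bigl(\frac{s_h^2}s+\frac{\kappa_h^2}\kappa\Bigr)-2\sum_h t_h\Bigl(\frac{s_h}s+\frac{\kappa_h}\kappa\Bigr)+2f\Bigl(\frac1s+\frac1\kappa\Bigr).
\]
The Cauchy--Schwarz inequality gives $\frac{s_h^2}s+\frac{\kappa_h^2}\kappa\ge\frac{w_h^2}w$, and $s,\kappa\le w$ gives $\frac{s_h}s+\frac{\kappa_h}\kappa\ge\frac{w_h}w$. So the two sums subtract at least $\frac1w\sum_h w_h(w_h+2t_h)$. As $w_h+t_h=\alpha$ for $h\ne1$ and $w_1+t_1=\alpha-i$,
\[
\sum_h w_h(w_h+2t_h)=\alpha w-iw_1+\sum_h w_ht_h\ \ge\ \alpha w-i(\alpha-i)+\sum_h w_ht_h ,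
\]
and \eqref{eq:cut} follows.
\end{proof}

\begin{proposition}\label{prop:ham}
Let $\alpha\ge2$, $M\subseteq V$ and $m=|M|$.
\begin{enumerate}
\item[(i)] If $3m\le(c-3)\alpha+2$, then $T-M$ is Hamiltonian.
\item[(ii)] Let $c=6$ and $m=\alpha+1$. If $T-M$ is not Hamiltonian, then $M\subseteq V_a\cup V_b$ for two partite sets $V_a,V_b$, and there are vertices $v,q\notin V_a\cup V_b$ with $q\to v$, $v\to V_a\cup V_b$ and $V_a\cup V_b\to q$.
\end{enumerate}
\end{proposition}

\begin{proof}
Let $U=V\setminus M$ and $D=T[U]$. We record
\begin{equation}\label{eq:nm}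
\text{(i)}\quad n-3m\ge3\alpha-2,\ \ n-m\ge5\alpha-\tfrac23;\qquad\quad \text{(ii)}\quad n-3m=3\alpha-3,\ \ n-m=5\alpha-1,
\end{equation}
where the second inequality in (i) is $n-m\ge\frac{(2c+3)\alpha-2}3$ with $c\ge6$.

\medskip\noindent\emph{Step 1: $D$ has no cycle factor.} By Hall's theorem there is $S_0\subseteq U$ with $|N_D^+(S_0)|<|S_0|$. Put $K_0=U\setminus N_D^+(S_0)$. There is no arc from $S_0$ to $K_0$, and $|S_0|+|K_0|\ge|U|+1$. Hence $I=S_0\cap K_0$ is nonempty and contains no arc, so it lies in one partite set, say $V_1$, and $1\le i=|I|\le\alpha$. Let $S=S_0\setminus I$, $K=K_0\setminus I$ and $L=V\setminus(S_0\cup K_0)$. Then $M\subseteq L$ and $|L\setminus M|=|U|-|S_0|-|K_0|+i\le i-1$, so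
\[
|L|=m+i-1-\gamma\quad\text{with }\gamma\ge0 .
\]

If $S=\emptyset$, a vertex of $I$ has all its out-neighbors in $L$; if $K=\emptyset$, it has all its in-neighbors in $L$. Either way $r\le|L|\le m+\alpha-1$. But $m+\alpha-1\le\frac{c\alpha-1}3<\frac{(c-1)\alpha}2$ in (i), and $m+\alpha-1=2\alpha<\frac52\alpha$ in (ii). So $S,K\ne\emptyset$, and Lemma~\ref{lem:cut} applies with $f=0$. By \eqref{eq:nm}, $w=n-i-|L|\ge n-m-2\alpha+1\ge3\alpha$, so $\frac{i(\alpha-i)}w\le\frac{\alpha-i}3$, and \eqref{eq:cut} becomes
\begin{equation}\label{eq:hall}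
n-3m-2i+3+3\gamma+\theta+\frac1w\sum_h w_ht_h\le\alpha+\frac{\alpha-i}3 .
\end{equation}
In (i) this gives $2(\alpha-i)+1\le\frac{\alpha-i}3$, which is impossible. In (ii) it gives
\[
2(\alpha-i)+3\gamma+\theta+\frac1w\sum_h w_ht_h\le\frac{\alpha-i}3 ,
\]
which forces $i=\alpha$, $\gamma=0$, $\theta=0$ and $w_ht_h=0$ for all $h$. So $I=V_1$, $|L|=2\alpha$, and each $V_h$ with $h\ge2$ lies in $L$ or in $S\cup K$. Thus $L=V_a\cup V_b\supseteq M$, and $S\cup K$ is the union of the remaining three partite sets. From $\theta=0$ we get $S\to L\to K$. Finally there are $v\in S$ and $q\in K$ in different partite sets: take any $v_0\in S$ and $q_0\in K$, and if they lie in the same partite set, replace one of them by a vertex of $S\cup K$ from another partite set. Since $v\not\to q$, we have $q\to v$. This is the structure described in (ii).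

\medskip\noindent\emph{Step 2: $D$ has a cycle factor but no Hamiltonian cycle.} Take $V^*,C_1,\dots,C_t$ from Theorem~\ref{thm:yeo}, and let $K=V(C_1)$, $S=U\setminus K$, $\xi=|V^*\cap S|$, $\eta=|V^*\cap K|$. The map $uv\mapsto(u^+,v^-)$ from the arcs from $S$ to $K$ into $(V^*\cap S)\times(V^*\cap K)$ is injective, so $f\le\xi\eta$. The successor of a vertex of $V^*$ is not in $V^*$, so $2\xi\le|S|$ and $2\eta\le|K|$. Also $\xi+\eta\le\alpha$ and $|S|,|K|\ge3$. Lemma~\ref{lem:cut} with $I=\emptyset$ and $L=M$ gives
\begin{equation}\label{eq:merge}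
n-3m+\frac1{n-m}\sum_h w_ht_h\le\alpha+2\xi\eta\Bigl(\frac1{|S|}+\frac1{|K|}\Bigr)\le\alpha+\eta+\xi\le2\alpha .
\end{equation}
In (i) with $\alpha\ge3$ this contradicts $n-3m\ge3\alpha-2>2\alpha$. In (i) with $\alpha=2$ we have $\xi\eta\le1$, and the first inequality of \eqref{eq:merge} gives $4\le2+2\cdot\frac23$, which is false. In (ii), $r=\frac52\alpha$ makes $\alpha$ even, and $3\alpha-3\le2\alpha$ leaves $\alpha=2$. Then $m=3$, $|S|+|K|=9$, $\frac1{|S|}+\frac1{|K|}\le\frac13+\frac16=\frac12$ and $\xi\eta\le1$, so $3+\frac19\sum_h w_ht_h\le3$. But the numbers $t_h\in\{0,1,2\}$ have the odd sum $3$, so some $t_h=1$, and then $w_h=1$. This is a contradiction, so the situation of Step~2 does not occur.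
\end{proof}

\begin{remark}
Part (i) also follows from a theorem of Yeo \cite{Yeo99}: a semicomplete multipartite digraph $D$ with partite sets $|V_1|\le\dots\le|V_k|$ and
\[
\max_v|d^+(v)-d^-(v)|\le\min\Bigl\{|D|-3|V_k|+1,\ \frac{|D|-|V_{k-1}|-2|V_k|+2}2\Bigr\}
\]
is Hamiltonian. For $D=T-M$ the left side is at most $m$, and $3m\le(c-3)\alpha+2$ implies both $m\le n-m-3\alpha+1$ and $2m\le n-m-3\alpha+2$.
\end{remark}

The exception in (ii) does occur, so it has to be handled in the sequel.

\begin{example}\label{ex:exception}
Let $c=6$ and $\alpha$ even. For $h=4,5,6$ split $V_h=S_h\cup K_h$ into halves, and let $S=S_4\cup S_5\cup S_6$, $K=K_4\cup K_5\cup K_6$. Let $V_1\to V_2\to V_3\to V_1$, $S_4\to S_5\to S_6\to S_4$, $K_4\to K_5\to K_6\to K_4$, $K_g\to S_h$ for $g\ne h$, $K\to V_1\to S$ and $S\to V_2\cup V_3\to K$. In units of $\alpha/2$, the out-degrees are $2+3$ on $V_1\cup V_2\cup V_3$, $4+1$ on $S$ and $2+2+1$ on $K$; the total degree is $10$, so the tournament is regular. Delete a set $M\subseteq V_2\cup V_3$ of $\alpha+1$ vertices. The $\frac52\alpha$ vertices of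 $S\cup V_1$ have all their remaining out-neighbors in $S\cup((V_2\cup V_3)\setminus M)$, a set of $\frac52\alpha-1$ vertices. So $T-M$ has no cycle factor.
\end{example}

We shall use Proposition~\ref{prop:ham} mostly in the following form. This is the main place where $c\ge6$ enters.

\begin{corollary}\label{cor:ham}
Let $\alpha\ge2$ and $M\subseteq V$. Then $T-M$ is Hamiltonian if $|M|\le\alpha$, and also if $|M|=\alpha+1$ and either $c\ge7$ or $M$ meets at least three partite sets.
\end{corollary}

\begin{proof}
We have $3\alpha\le(c-3)\alpha+2$ for $c\ge6$ and $3(\alpha+1)\le4\alpha+2\le(c-3)\alpha+2$ for $c\ge7$, so part (i) covers all cases except $c=6$, $|M|=\alpha+1$, which is part (ii).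
\end{proof}

\section{Lengths up to $n-\alpha+2$}\label{sec:short}

To apply Lemma~\ref{lem:rot} we want to delete $\alpha+1$ vertices that lie outside both neighborhoods $N^+(q)$ and $N^-(p)$. Two disjoint $r$-sets leave only $\alpha$ vertices free, so the neighborhoods must meet; conversely, one common vertex creates enough room.

\begin{lemma}\label{lem:pad}
Let $\alpha\ge2$ and let $P_y,P_x,q,p,R$ be as in Lemma~\ref{lem:rot}. Suppose that $|R|\le\alpha+1$, that $R$ meets at least three partite sets, that $R$ is disjoint from $N^+(q)\cup N^-(p)$, and that $N^+(q)\cap N^-(p)\ne\emptyset$. Then $xy$ lies on a cycle of every length $|R|+1,\dots,|R|+2r-1$.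
\end{lemma}

\begin{proof}
The set $N_0=V\setminus(N^+(q)\cup N^-(p))$ contains $R$ and has $n-2r+|N^+(q)\cap N^-(p)|\ge\alpha+1$ elements. Choose $M$ with $R\subseteq M\subseteq N_0$ and $|M|=\alpha+1$, and let $U=V\setminus M$. Then $T[U]$ is Hamiltonian by Corollary~\ref{cor:ham}, both neighborhoods lie in $U$, and $2r>2r-1=|U|$. Apply Lemma~\ref{lem:rot}.
\end{proof}

The most natural set to delete is $V(y)\cup\{x\}$: it has $\alpha+1$ vertices and avoids $A$. If some $y'\in V(y)$ dominates $x$, it also avoids $N^-(y')$, and we can return to $x$ through $y'$. Otherwise it avoids $B$, but then $R=\{x,y\}$ is one vertex shorter and the length $2r+2$ is missed. For that length we put one vertex of $V(y)$ back. The count of Lemma~\ref{lem:rot} becomes an equality $r+r=2r$, and we exploit the rigid structure that its failure imposes.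

\begin{lemma}\label{lem:tight}
Let $\alpha\ge2$ and $B\cap V(y)=\emptyset$. Then $xy$ lies on a cycle of length $2r+2$.
\end{lemma}

\begin{proof}
Suppose that there is no path from $y$ to $x$ on $2r+2$ vertices. Let $W=V(y)\setminus\{y\}$, $w_0\in W$ and $U=V\setminus(V(y)\cup\{x\})$. Then $A,B\subseteq U$ and $|U|=2r-1$; note that $r\ge5$. The complement of $U\cup\{w_0\}$ has $\alpha$ vertices, so by Corollary~\ref{cor:ham} there is a Hamiltonian cycle $g_0g_1\cdots g_{2r-1}g_0$ of $T[U\cup\{w_0\}]$ with $g_0=w_0$. If $g_i\in A$ and $g_{i-1}\in B$ for some $i$ modulo $2r$, then $y\,g_i\cdots g_{i-1}\,x$ has $2r+2$ vertices. So the $r$-sets $\{i:g_i\in A\}$ and $\{i:g_{i-1}\in B\}$ are disjoint, and therefore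
\begin{equation}\label{eq:exact}
\text{for each }i\in\mathbb Z_{2r}\text{ exactly one of }g_i\in A,\ g_{i-1}\in B\text{ holds.}
\end{equation}
As $g_0\notin A\cup B$, the cases $i=0$ and $i=1$ give $g_{2r-1}\in B$ and $g_1\in A$. So $y\,g_1\cdots g_{2r-1}\,x$ is a path on $2r+1$ vertices, and it remains to fit in one vertex of $W$.

Let $w\in W$. It is adjacent to every vertex of $U$, and all its $r$ out-neighbors are in $U$ because $w\notin B$. If $g_i\to w\to g_{i+1}$ for some $1\le i\le2r-2$, we insert $w$ into the path. So this does not happen, that is, $g_i\to w$ implies $g_{i+1}\to w$, and the out-neighbors of $w$ form an initial segment: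
\begin{equation}\label{eq:segment}
w\to g_1,\dots,g_r\quad\text{and}\quad g_{r+1},\dots,g_{2r-1}\to w\qquad\text{for all }w\in W .
\end{equation}
Thus $w$ can be placed between any vertex of the second block and any vertex of the first block. We look at the junction $g_rg_{r+1}$ and apply \eqref{eq:exact} with $i=r+1$. Fix $w\in W$. Each path written below contains $y,x,w$ and all of $U$, hence $2r+2$ vertices.

\emph{Case 1: $g_r\in B$ and $g_{r+1}\notin A$.} No vertex of $V(y)$ dominates $g_{r+1}$, by \eqref{eq:segment} and $g_{r+1}\notin A$, and neither does $g_{r+2}$. So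
\[
N^-(g_{r+1})\subseteq\{x\}\cup\{g_1,\dots,g_r\}\cup\{g_{r+3},\dots,g_{2r-1}\},
\]
and at least $r-1-(r-3)=2$ in-neighbors lie in $\{g_1,\dots,g_r\}$. Hence $g_a\to g_{r+1}$ for some $a\le r-1$, and we have the path
\[
y\,g_1\cdots g_a\,g_{r+1}\cdots g_{2r-1}\,w\,g_{a+1}\cdots g_r\,x .
\]

\emph{Case 2: $g_{r+1}\in A$ and $g_r\notin B$.} Now $g_r$ dominates neither $x$, nor a vertex of $W$, nor $g_{r-1}$. If $g_r\to g_k$ for some $k\ge r+2$, we have the path
\[
y\,g_{r+1}\cdots g_{k-1}\,w\,g_1\cdots g_r\,g_k\cdots g_{2r-1}\,x .
\]
Otherwise $N^+(g_r)$ is contained in the $r$-set $\{y,g_1,\dots,g_{r-2},g_{r+1}\}$ and so equals it; in particular $g_r\to g_1$. Since $|B|=r$, the second block has only $r-1$ vertices, and $g_r\notin B$, there is $g_i\in B$ with $1\le i\le r-1$. We have the path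
\[
y\,g_{r+1}\cdots g_{2r-1}\,w\,g_{i+1}\cdots g_r\,g_1\cdots g_i\,x .
\]
In each case we contradict the assumption.
\end{proof}

\begin{proposition}\label{prop:short}
If $\alpha\ge2$, then $xy$ lies on a cycle of every length $4,\dots,n-\alpha+2$.
\end{proposition}

\begin{proof}
Recall that $n-\alpha+2=2r+2$. Let $M=V(y)\cup\{x\}$ and $U=V\setminus M$, so that $|U|=2r-1$ and $A\subseteq U$.

Suppose first that $T[U]$ is Hamiltonian. If there is $y'\in B\cap V(y)$, then $N^-(y')\subseteq U$, because $y'$ has no neighbor in $V(y)$ and $y'\to x$. Lemma~\ref{lem:rot} with the paths $y$ and $y'x$ gives the lengths $4,\dots,2r+2$. If $B\cap V(y)=\emptyset$, then $B\subseteq U$. Lemma~\ref{lem:rot} with the paths $y$ and $x$ gives the lengths $3,\dots,2r+1$, and Lemma~\ref{lem:tight} gives $2r+2$.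

Suppose now that $T[U]$ is not Hamiltonian. By Corollary~\ref{cor:ham}, $c=6$, and Proposition~\ref{prop:ham}(ii) holds with $\{V_a,V_b\}=\{V(x),V(y)\}$. The exceptional structure itself supplies a better starting path: there are $q,v\notin V(x)\cup V(y)$ with $x\to q$, $y\to q$, $q\to v$ and $v\to x$. Take the paths $yq$ and $x$, so $R=\{x,y,q\}$, $p=x$ and $N^-(p)=B$. The set $R$ meets three partite sets. It avoids $N^+(q)$ since $x,y\to q$, and it avoids $B$ since $x\to q$. Finally $v\in N^+(q)\cap B$. Lemma~\ref{lem:pad} gives the lengths $4,\dots,2r+2$.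
\end{proof}

For $\alpha=2$ we have $n-\alpha+2=n$, and Theorem~\ref{thm:main} is proved.

\section{Two ways to enter the cycle}\label{sec:two}

Let $\alpha\ge3$. We need the lengths $n-j$ with $0\le j\le\alpha-3$. Delete a set $Z$ of $j$ vertices that the cycle will skip, set aside $x$ and $y$, and let $H$ be a Hamiltonian cycle of the rest. We want to traverse all of $H$, so we look for a vertex $u$ on $H$ with $u\to x$ and $y\to u^+$. If there is none, the successor map sends at most $r$ vertices of $B$ into the complement of $A$, which has $r+\alpha$ vertices, and no contradiction arises.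

The remedy is to set aside a vertex $q\in A$ as well, so that $H$ can be entered from $y$ or from $q$. The set of vertices at which $H$ cannot be entered shrinks to
\[
E=V\setminus(A\cup N^+(q)).
\]
With $d_A^+(q)=|N^+(q)\cap A|$ we have $|E|=n-2r+d_A^+(q)=\alpha+d_A^+(q)$, and this is less than $r$ exactly when $d_A^+(q)<\rho$, where
\[
\rho=r-\alpha=\frac{(c-3)\alpha}2 .
\]
The price is that $q$ has to be visited also when we enter $H$ from $y$. We can visit it on the way out, if a path from $q$ to $x$ has been set aside, or insert it between two consecutive vertices of $H$. The proof of the next lemma plays these routes against each other.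

\begin{lemma}[Two entries]\label{lem:two}
Let $q=s_0\to s_1\to\dots\to s_k$ $(k\ge0)$ be a path in $T-\{x,y\}$ with $q\in A$ and $s_k\in B$, and put $s_{k+1}=x$. Let $R=\{x,y,s_0,\dots,s_k\}$, $Z\subseteq V\setminus R$, $U=V\setminus(R\cup Z)$ and $E=V\setminus(A\cup N^+(q))$. If $T[U]$ is Hamiltonian and
\begin{equation}\label{eq:two}
|E\cap U|<|N^-(q)\cap U|\qquad\text{and}\qquad|E\cap U|<|N^-(s_1)\cap U|,
\end{equation}
then $xy$ lies on a cycle of length $n-|Z|$.
\end{lemma}

\begin{proof}
Let $H$ be a Hamiltonian cycle of $T[U]$, and suppose that no path from $y$ to $x$ has vertex set $R\cup U$. For $u\in U$ let $u^+\cdots u$ denote the path that runs once around $H$. Then: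
\begin{enumerate}
\item[(1)] if $u\to q$, then $u^+\notin A$, since otherwise $y\,u^+\cdots u\,q\,s_1\cdots s_{k+1}$ is such a path;
\item[(2)] if $u\to s_1$, then $u^+\notin N^+(q)$, since otherwise $y\,q\,u^+\cdots u\,s_1\cdots s_{k+1}$ is such a path.
\end{enumerate}
Suppose that no $v\in U$ satisfies $v\to q\to v^+$. Then for every $u\in N^-(q)\cap U$ we have $u^+\notin N^+(q)$, and $u^+\notin A$ by (1). The successor map sends $N^-(q)\cap U$ injectively into $E\cap U$, against the first inequality in \eqref{eq:two}. So there is $v\in U$ with $v\to q\to v^+$. Let $u\in N^-(s_1)\cap U$. By (2), $u^+\notin N^+(q)$; in particular $u\ne v$, so the arc $vv^+$ lies on the path $u^+\cdots u$. If $u^+\in A$, then $y\,u^+\cdots v\,q\,v^+\cdots u\,s_1\cdots s_{k+1}$ is a path on $R\cup U$. Hence $u^+\in E$, and the successor map sends $N^-(s_1)\cap U$ injectively into $E\cap U$, against the second inequality.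
\end{proof}

We choose $Z$ inside $E$ whenever possible: each vertex of such a $Z$ lowers the left sides of \eqref{eq:two} by exactly one and the right sides by at most one. What remains is the effect of the small set $R$.

\begin{lemma}\label{lem:count}
In the setting of Lemma~\ref{lem:two} let $\delta=d_A^+(q)$, and suppose that
\[
\text{(a) } k=0,\ \delta<\rho;\qquad \text{(b) } k=1,\ q\notin B,\ \delta<\rho;\qquad\text{or}\quad \text{(c) } k=2,\ q\notin B,\ \delta\le\rho-2 .
\]
Then $|E\setminus R|\ge\alpha-3$, and \eqref{eq:two} holds for every $Z\subseteq E\setminus R$.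
\end{lemma}

\begin{proof}
We have $q\notin E$ since $q\in A$, and $s_1\notin E$ since $q\to s_1$. We have $y\in E$ since $y\to q$, and $x\in E$ if and only if $q\notin B$. Further, $s_1\notin N^-(q)$; for $k\ge1$, $s_2\notin N^-(s_1)$; and for $k=0$, $y\notin N^-(s_1)=B$. This gives:
\begin{center}
\begin{tabular}{c|c|c|c}
$k$ & $E\cap R$ & $N^-(q)\cap R$ lies in & $N^-(s_1)\cap R$ lies in\\ \hline
$0$ & $\{y\}$ & $\{y\}$ & $\{q\}$\\
$1$ & $\{x,y\}$ & $\{x,y\}$ & $\{y,q\}$\\
$2$ & $\{x,y\}$ or $\{x,y,s_2\}$ & $\{x,y,s_2\}$ & $\{x,y,q\}$
\end{tabular}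
\end{center}
So $|E\setminus R|\ge\alpha+\delta-3$. For $Z\subseteq E\setminus R$ and $z\in\{q,s_1\}$,
\[
|E\cap U|=\alpha+\delta-|E\cap R|-|Z|,\qquad |N^-(z)\cap U|\ge r-|N^-(z)\cap R|-|Z| .
\]
Hence \eqref{eq:two} holds if $\delta<\rho+|E\cap R|-|N^-(z)\cap R|$ for both $z$. By the table, $|E\cap R|-|N^-(z)\cap R|$ is at least $0$ for $k=0,1$ and at least $-1$ for $k=2$.
\end{proof}

Call a vertex $q\in A$ \emph{light} if $d_A^+(q)<\rho$. Light vertices exist by averaging.

\begin{lemma}\label{lem:avg}
We have $e(A,A)\le\frac{(c-2)\alpha}4\,r$, and so $\min_{a\in A}d_A^+(a)\le\frac{(c-2)\alpha}4<\rho$.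
\end{lemma}

\begin{proof}
The set $A$ avoids $V(y)$, so it lies in $c-1$ partite sets, and $\sum_h|A\cap V_h|^2\ge r^2/(c-1)$ by the Cauchy--Schwarz inequality. Hence
\[
e(A,A)=\frac12\Bigl(r^2-\sum_h|A\cap V_h|^2\Bigr)\le\frac{(c-2)r^2}{2(c-1)}=\frac{(c-2)\alpha}4\,r .
\]
Since $e(A,A)=\sum_{a\in A}d_A^+(a)$, the bound on the minimum follows, and $\frac{c-2}4<\frac{c-3}2$ for $c>4$.
\end{proof}

\section{The lengths $n-\alpha+3,\dots,n$}\label{sec:long}

Lemma~\ref{lem:two} needs a light vertex with a short path to $x$: the deleted set $R\cup Z$ has $k+3+j$ vertices, and Corollary~\ref{cor:ham} allows at most $\alpha+1$, so $j=\alpha-3$ requires $k\le1$. Call $q\in A$ \emph{close} if $q\in B$ or $N^+(q)\cap B\ne\emptyset$, and \emph{remote} otherwise. In this section $\alpha\ge3$; for $c=6$ the equation $r=\frac52\alpha$ makes $\alpha$ even, so then $\alpha\ge4$.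

\begin{proposition}\label{prop:close}
If some light vertex is close, then $xy$ lies on a cycle of length $n-j$ for every $j$ with $0\le j\le\alpha-3$.
\end{proposition}

\begin{proof}
Let $q$ be light and close, and let $\delta=d_A^+(q)$. If $q\in B$, take $k=0$ and any $Z\subseteq E\setminus R$ with $|Z|=j$. Then $|R\cup Z|=3+j\le\alpha$, so Corollary~\ref{cor:ham} and Lemmas~\ref{lem:count}(a) and~\ref{lem:two} give the cycle.

Let $q\notin B$, and take $k=1$ with $s_1=b\in N^+(q)\cap B$. For $Z\subseteq E\setminus R$ with $|Z|=j$ we have $|R\cup Z|=4+j\le\alpha+1$. By Corollary~\ref{cor:ham} and Lemmas~\ref{lem:count}(b) and~\ref{lem:two} we are done if $j\le\alpha-4$, if $c\ge7$, or if $R$ meets three partite sets. Since $q\notin V(y)$ and $b\notin V(x)$, the set $R=\{x,y,q,b\}$ meets three partite sets unless $q\in V(x)$ and $b\in V(y)$.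

It remains to treat $c=6$, $j=\alpha-3\ge1$, $q\in V(x)$, $b\in V(y)$. The third partite set must now come from $Z$, possibly from outside $E$; the loss is made up by the two nonadjacent pairs in $R$. Take any $z_0\notin V(x)\cup V(y)$ and let $Z=\{z_0\}\cup Z'$, where $Z'\subseteq E\setminus(R\cup\{z_0\})$ has $j-1$ elements; such a $Z'$ exists because $E\cap R=\{x,y\}$ and $|E|\ge\alpha$. Then $R\cup Z$ has $\alpha+1$ vertices in at least three partite sets, so $T[U]$ is Hamiltonian. As $x,q$ are nonadjacent and $q\to b$, we have $N^-(q)\cap R=\{y\}$; as $y,b$ are nonadjacent and $b\to x$, we have $N^-(b)\cap R=\{q\}$. So both right sides of \eqref{eq:two} are at least $r-1-j$, while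
\[
|E\cap U|\le\alpha+\delta-2-(j-1)=\alpha+\delta-1-j<r-1-j
\]
because $\delta<\rho$. Lemma~\ref{lem:two} applies.
\end{proof}

\subsection*{Seven or more partite sets}

A remote vertex has few places for its out-neighbors unless $A$ and $B$ overlap a lot, and if all light vertices are remote, the overlap consists of vertices with many out-neighbors in $A$. For $c\ge7$ this needs more arcs than $A$ contains.

\begin{lemma}\label{lem:seven}
If $c\ge7$, then some light vertex is close.
\end{lemma}

\begin{proof}
Suppose that every light vertex is remote. Let $q\in A$ attain the minimum $\delta$ of $d_A^+$, and let $d=|A\cap B|$. By Lemma~\ref{lem:avg}, $q$ is light, hence remote. So $N^+(q)$ avoids $B$ and $x$, and it avoids $y$ since $y\to q$. Thus $N^+(q)\subseteq A\cup N$ with $N=V\setminus(A\cup B\cup\{x,y\})$, where $|N|=n-(2r-d)-2=\alpha-2+d$. This gives $r\le\delta+\alpha-2+d$, that is, $d\ge\rho-\delta+2$. The vertices of $A\cap B$ are close and therefore not light, so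
\[
e(A,A)\ge d\rho+(r-d)\delta=r\delta+d(\rho-\delta)>r\delta+(\rho-\delta)^2=\rho^2+(r-2\rho)\delta+\delta^2\ge\rho^2-\frac{(r-2\rho)^2}4 .
\]
Here $r-2\rho=\frac{(5-c)\alpha}2$, and
\begin{align*}
\rho^2-\frac{(r-2\rho)^2}4-\frac{(c-2)\alpha}4\,r&=\frac{\alpha^2}{16}\bigl(4(c-3)^2-(c-5)^2-2(c-1)(c-2)\bigr)\\
&=\frac{(c-1)(c-7)\alpha^2}{16}\ \ge\ 0 .
\end{align*}
So $e(A,A)>\frac{(c-2)\alpha}4r$, contrary to Lemma~\ref{lem:avg}.
\end{proof}

\subsection*{Six partite sets}

For $c=6$ the factor $c-7$ is negative and the count above gives nothing, so we have to allow that all light vertices are remote. Here $r=\frac52\alpha$, $\rho=\frac32\alpha$ and $\alpha\ge4$. A lightest vertex then still reaches $B$ in two steps, and it is light enough for Lemma~\ref{lem:count}(c).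

\begin{lemma}\label{lem:remote}
Let $c=6$, suppose that every light vertex is remote, and let $q\in A$ attain the minimum $\delta$ of $d_A^+$. Then
\begin{enumerate}
\item[(i)] $\delta\le\alpha\le\rho-2$, $q\notin B$ and $N^+(q)\cap B=\emptyset$;
\item[(ii)] $x\to q$, so that $x,y,q$ lie in three different partite sets;
\item[(iii)] there is a path $q\to s\to b$ in $T-\{x,y\}$ with $b\in B$.
\end{enumerate}
\end{lemma}

\begin{proof}
(i) Lemma~\ref{lem:avg} gives $\delta\le\alpha$, and $\alpha\le\frac32\alpha-2$ because $\alpha\ge4$. So $q$ is light, hence remote.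

(ii) If $q\in V(x)$, then $q$ is adjacent to every vertex of $B$ and dominates none, so $N^-(q)$ contains the $r+1$ vertices of $B\cup\{y\}$, which is impossible. So $q$ is adjacent to $x$, and $q\notin B$ gives $x\to q$. The vertices $x,y,q$ are pairwise adjacent.

(iii) Let $G=\{q\}\cup N^+(q)$. Then $|G|=r+1$, $G\cap B=\emptyset$ by (i), and $x,y\notin G$ because $x,y\to q$. Suppose that there is no arc from $N^+(q)$ to $B$; then there is no arc from $G$ to $B$. Each $b\in B$ dominates $x$ and all of $G\setminus V(b)$, so $r\ge1+(r+1-|G\cap V(b)|)+|N^+(b)\cap B|$, that is, $|N^+(b)\cap B|\le|G\cap V(b)|-2$. The vertex $b$ has $r-|B\cap V(b)|$ neighbors in $B$, so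
\[
\frac12\sum_{b\in B}\bigl(r-|B\cap V(b)|\bigr)=e(B,B)=\sum_{b\in B}|N^+(b)\cap B|\le\sum_{b\in B}\bigl(|G\cap V(b)|-2\bigr).
\]
Hence $r+4\le|B\cap V(b)|+2|G\cap V(b)|$ for some $b$. As $B$ and $G$ are disjoint, the right side is at most $2\alpha<r$, a contradiction. So there are $s\in N^+(q)$ and $b\in B$ with $s\to b$. The vertices $q,s,b$ are distinct because $q\notin B$, and none of them is $x$ or $y$.
\end{proof}

With $k=2$ the set $R$ has five vertices, so the length $n-\alpha+3=2r+3$ is out of reach of Lemma~\ref{lem:two}. It is within reach of the rotation lemma if $|R|=4$. A suitable path into $x$ comes from symmetry: either the reversed tournament has a close light vertex, or it has a counterpart $p$ of $q$.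

\begin{proposition}\label{prop:six}
Let $c=6$ and suppose that every light vertex is remote. Then $xy$ lies on a cycle of length $n-j$ for every $j$ with $0\le j\le\alpha-3$.
\end{proposition}

\begin{proof}
Let $q,\delta,s,b$ be as in Lemma~\ref{lem:remote}. For $j\le\alpha-4$ take $k=2$, the path $q\to s\to b$, and $Z\subseteq E\setminus R$ with $|Z|=j$. The set $R\cup Z$ has $5+j\le\alpha+1$ vertices and contains $x,y,q$, so $T[U]$ is Hamiltonian by Corollary~\ref{cor:ham}. Lemmas~\ref{lem:count}(c) and~\ref{lem:two} give the length $n-j$.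

Let $j=\alpha-3$. Let $T^*$ be obtained from $T$ by reversing all arcs. It is a regular $6$-partite tournament with the arc $yx$, for which the roles of $x,y,A,B$ are played by $y,x,B,A$. If $T^*$ has a close light vertex with respect to $yx$, then Proposition~\ref{prop:close} gives a cycle of length $n-\alpha+3$ through $yx$ in $T^*$, and its reverse is the required cycle in $T$. Otherwise parts (i) and (ii) of Lemma~\ref{lem:remote} apply to $T^*$. Read in $T$, they give a vertex $p$ with
\[
p\in B\setminus A,\qquad N^-(p)\cap A=\emptyset,\qquad p\to y,\qquad p\to x .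
\]
By Lemma~\ref{lem:remote}(i) for $T$, $p\ne q$ and $q\not\to p$. We apply Lemma~\ref{lem:pad} to the paths $yq$ and $px$. The set $R=\{x,y,q,p\}$ has $4\le\alpha+1$ vertices and meets three partite sets. It avoids $N^+(q)$, since $x\to q$, $y\to q$ and $q\not\to p$, and it avoids $N^-(p)$, since $p\to x$, $p\to y$ and $q\not\to p$.

It remains to show that $N^+(q)\cap N^-(p)\ne\emptyset$. Suppose not, and let $G=\{q\}\cup N^+(q)$. No vertex of $A\cup G$ dominates $p$, so $p$ dominates all of $(A\cup G)\setminus V(p)$. It also dominates $x$ and $y$, which are not in $A\cup G$. Since $p\notin A\cup G$, at most $\alpha-1$ vertices of $A\cup G$ lie in $V(p)$. As $|A\cap G|=1+\delta$, we have $|A\cup G|=r+(r+1)-(1+\delta)=2r-\delta$, and therefore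
\[
r\ge2+(2r-\delta)-(\alpha-1),\qquad\text{that is,}\qquad\delta\ge\rho+3 .
\]
This contradicts $\delta\le\rho-2$. Lemma~\ref{lem:pad} now gives the length $4+2r-1=n-\alpha+3$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
For $\alpha=1$ use Proposition~\ref{prop:tournament}. For $\alpha\ge2$, Proposition~\ref{prop:short} gives the lengths $4,\dots,n-\alpha+2$, which suffices for $\alpha=2$. Let $\alpha\ge3$. If some light vertex is close, which by Lemma~\ref{lem:seven} is always the case for $c\ge7$, Proposition~\ref{prop:close} gives the lengths $n-\alpha+3,\dots,n$. Otherwise $c=6$, and Proposition~\ref{prop:six} gives them.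
\end{proof}

\begin{thebibliography}{9}

\bibitem{Xia}
Weihao Xia, \emph{4-Arc-Pancyclicity of Regular Multipartite Tournaments}, arXiv:2609.12372 (2026).

\bibitem{Yeo97}
A.~Yeo, \emph{One-diregular subgraphs in semicomplete multipartite digraphs}, J. Graph Theory 24 (1997) 175--185.

\bibitem{Yeo99}
A.~Yeo, Graphs Combin. 15 (1999) 481--493.

\end{thebibliography}
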